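# Convex bodies that are affine images of all their $\lambda$-Steiner symmetrals

## 1. Classical Steiner symmetrization and the smallest enclosing ball

Take an ellipsoid, choose a direction, and slide every chord in that direction along its own line until it is centered on the orthogonal hyperplane. The result is again an ellipsoid. Is the ellipsoid the only convex body that becomes an affine copy of itself under this operation, whatever the direction? We answer this first, by a short argument, and then ask what happens when the chords are placed off-center.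

Throughout, $n\ge 2$, $|\cdot|$ is Lebesgue measure, $B^n$ is the closed unit ball, $P_{u^\perp}$ is the orthogonal projection onto $u^\perp$, and $\mathcal K_n^n$ is the set of convex bodies in $\mathbb R^n$: compact convex sets with nonempty interior.

**Definition ($\lambda$-Steiner symmetral).** Let $\lambda\in[0,\frac12]$, $u\in\mathbb S^{n-1}$, $K\in\mathcal K_n^n$. For $x\in P_{u^\perp}K$ let $\ell(x)$ be the length of the chord $K\cap(x+\mathbb Ru)$. Then
$$S_u^\lambda K=\{x+tu:\ x\in P_{u^\perp}K,\ -\lambda\ell(x)\le t\le(1-\lambda)\ell(x)\}.$$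
We write $S_u=S_u^{1/2}$, which is classical Steiner symmetrization. For $\lambda=0$ the operation is called shaking onto $u^\perp$.

The function $\ell$ is concave, because a convex combination of two chords lies in $K$. It is upper semicontinuous: if $x_k\to x$, a subsequence of the chord endpoints over $x_k$ converges to points of $K$ over $x$. So $S_u^\lambda K$ is convex and compact, and Fubini gives $|S_u^\lambda K|=|K|>0$. Hence $S_u^\lambda K\in\mathcal K_n^n$.

**Definition ($\lambda$-invariant body).** $K\in\mathcal K_n^n$ is $\lambda$-invariant if for every $u\in\mathbb S^{n-1}$ there are $A\in \mathrm{GL}(n,\mathbb R)$ and $x\in\mathbb R^n$ with $S_u^\lambda K=AK+x$.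

Convergence of bodies is always in the Hausdorff metric. We use the following textbook facts.

* Blaschke's selection theorem: a bounded sequence of nonempty compact convex sets has a convergent subsequence, with compact convex limit.
* Volume is continuous on nonempty compact convex sets.
* If $L_k\to L\in\mathcal K_n^n$, then limit points of sequences $y_k\in L_k$ lie in $L$, and each compact subset of $\operatorname{int}L$ is contained in $L_k$ for all large $k$.
* Two convex bodies that agree up to a null set are equal.

Two lemmas, valid for every $\lambda$, turn a question about one body into a question about a class of bodies. The first says that symmetrizing commutes with affine maps up to an affine map.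

**Lemma 1.** Let $\Phi y=Ay+c$ be an invertible affine map, $u\in\mathbb S^{n-1}$, $u'=Au/|Au|$, $\mu\in[0,\frac12]$, $L\in\mathcal K_n^n$. Then $S_{u'}^\mu(\Phi L)=\Psi(S_u^\mu L)$ for an affine map $\Psi$ whose linear part has determinant $\det A$.

*Proof.* Let $x\in u^\perp$. The chord of $L$ over $x$ is mapped by $\Phi$ to a chord of $\Phi L$ parallel to $u'$, of length $|Au|\ell(x)$, lying over the point $P_{u'^\perp}(Ax+c)$. Every chord of $\Phi L$ parallel to $u'$ arises so. Since $|Au|u'=Au$,
$$S^\mu_{u'}(\Phi L)=B(S_u^\mu L)+P_{u'^\perp}c,\qquad B(x+tu)=P_{u'^\perp}Ax+tAu .$$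
Now $P_{u'^\perp}Ax=Ax-\langle Ax,u'\rangle u'=Ax-\frac{\langle Ax,u'\rangle}{|Au|}Au$, so $B(x+tu)=A\big(x+(t-\langle Ax,u'\rangle/|Au|)u\big)$. Thus $B$ is $A$ composed with a shear of determinant $1$. $\square$

As $u$ runs over the sphere, so does $u'$. In particular the ellipsoid $\Phi B^n$ is $\frac12$-invariant, because $S_uB^n=B^n$ gives $S_{u'}(\Phi B^n)=\Psi B^n$.

**Lemma 2.** Let $K$ be $\lambda$-invariant, and let $\mathcal C$ be the set of all images of $K$ under invertible affine maps. Then $S_u^\lambda L\in\mathcal C$ for all $L\in\mathcal C$ and $u\in\mathbb S^{n-1}$, and $\mathcal C$ is closed in $\mathcal K_n^n$.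

*Proof.* By Lemma 1, $S^\lambda_{u'}(\Phi K)$ is an affine image of $S^\lambda_uK$, hence of $K$. For closedness let $\Phi_kK\to M\in\mathcal K_n^n$ with $\Phi_ky=A_ky+c_k$. All $\Phi_kK$ lie in some ball $\rho B^n$, and $K\supset z+rB^n$ with $r>0$. Comparing diameters, $2r\|A_k\|\le2\rho$; also $\Phi_kz$ is bounded, so $c_k$ is bounded. Finally $|\det A_k|=|\Phi_kK|/|K|\to|M|/|K|>0$. So a subsequence of $\Phi_k$ converges to an invertible affine $\Phi$, and $M=\Phi K$. $\square$

Now the easy case. Balls are fixed by $S_u$, and $S_u$ is monotone under inclusion; that is all we need.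

**Proposition 3.** Let $\emptyset\ne\mathcal C\subset\mathcal K_n^n$ be closed in $\mathcal K_n^n$, invariant under all invertible affine maps, and such that $S_uL\in\mathcal C$ for all $L\in\mathcal C$, $u\in\mathbb S^{n-1}$. Then $B^n\in\mathcal C$. Consequently every $\frac12$-invariant body is an ellipsoid.

*Proof.* Let $R_0$ be the infimum of the radii of balls that contain some $L\in\mathcal C$ with $|L|=1$. Choose $L_k\in\mathcal C$ with $|L_k|=1$ and $L_k\subset R_kB^n$, $R_k\to R_0$ (translate if needed). A subsequence converges to some $L$ with $L\subset R_0B^n$ and $|L|=1$, and $L\in\mathcal C$ because $\mathcal C$ is closed. We claim $L=R_0B^n$.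

Suppose not. If $L$ contained the sphere $\Sigma=R_0\mathbb S^{n-1}$, it would contain its convex hull. So $L$ misses a point of $\Sigma$, and being closed it misses an open cap $U\subset\Sigma$. Let $\sigma_u$ be the reflection in $u^\perp$. We show:

> if $M\subset R_0B^n$ misses $V\subset\Sigma$, then $S_uM\subset R_0B^n$ and $S_uM$ misses $V\cup\sigma_uV$.

The inclusion is monotonicity. Let $x=y+tu\in\Sigma\cap S_uM$ with $y\in u^\perp$. The chord of $M$ over $y$ has length at least $2|t|$ and lies in the chord of $R_0B^n$ over $y$, which has length exactly $2|t|$ and endpoints $x,\sigma_ux$. So the two chords coincide and $x,\sigma_ux\in M$. Hence $x\notin V$ and $\sigma_ux\notin V$, that is, $x\notin V\cup\sigma_uV$.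

By compactness $\Sigma$ is covered by $U$ and finitely many congruent caps $U_1,\dots,U_m$ with centers different from the center $z$ of $U$. If $U_j$ has center $z_j$ and $u_j=(z-z_j)/|z-z_j|$, then $\sigma_{u_j}U=U_j$. Put $M_0=L$ and $M_j=S_{u_j}M_{j-1}$. By induction $M_j\in\mathcal C$, $|M_j|=1$, $M_j\subset R_0B^n$, and $M_j$ misses $U\cup U_1\cup\dots\cup U_j$. So $M_m$ misses all of $\Sigma$. It is a compact subset of the open ball, hence lies in a ball of radius less than $R_0$, which contradicts the choice of $R_0$. Thus $R_0B^n\in\mathcal C$, and $B^n\in\mathcal C$ by scaling.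

If $K$ is $\frac12$-invariant, Lemma 2 lets us apply this to the class of affine images of $K$; so $B^n$ is an affine image of $K$. $\square$

## 2. Off-center chords: four small examples and the statements

What changes for $\lambda<\frac12$? The proof above stops at the inclusion $S_uM\subset R_0B^n$. The body $S_u^\lambda(R_0B^n)$ contains the point $2(1-\lambda)R_0u$, which is outside $R_0B^n$. The operation is still monotone, but the ball is no longer a barrier. Let us see what the operation does to familiar bodies.

*The disc.* For $n=2$, $S_{e_2}^\lambda B^2=\{|x|\le1,\ -2\lambda\sqrt{1-x^2}\le t\le2(1-\lambda)\sqrt{1-x^2}\}$, two half-ellipses glued along a common axis. For $\lambda<\frac12$ it is not an ellipse. The parallel supporting lines $x=\pm1$ touch it only at $(\pm1,0)$, so its center would be $0$; but it contains $(0,2(1-\lambda))$ and not $(0,-2(1-\lambda))$.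

*The triangle.* Let $K=\operatorname{conv}\{(-1,0),(1,0),(0,1)\}$ and $u=e_2$, so $\ell(x)=1-|x|$. Then $S_u^\lambda K$ has the vertices $(\pm1,0)$, $(0,1-\lambda)$ and, if $\lambda>0$, also $(0,-\lambda)$. So a triangle is not $\lambda$-invariant for $\lambda>0$.

*The square.* Shake a square ($\lambda=0$) along a diagonal. The chord length is a tent function that vanishes at both ends of the projection, so the result is a triangle. A square is not $0$-invariant, but a triangle has appeared.

*The tetrahedron.* Shake $K=\operatorname{conv}\{(1,1,1),(-1,-1,1),(1,-1,-1),(-1,1,-1)\}$ along $e_3$. The projection is a full square. It is a face of the shaken body, so the shaken body is not a tetrahedron.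

So triangles look stable for $\lambda=0$ in the plane, tetrahedra in space do not, and no candidate is visible for $0<\lambda<\frac12$. In connection with Christian Kipp and Ádám Sagmeister, "Random convergence of generalized Steiner processes", arXiv:2610.05113 (2026), the following conjecture is posed: if $n\ge3$ and $K\in\mathcal K_n^n$ is $\lambda$-invariant with $\lambda\in[0,\frac12]$, then $\lambda=\frac12$ and $K$ is an ellipsoid. It is true, and it is contained in the following classification.

**Theorem A.** Let $n\ge2$, $K\in\mathcal K_n^n$, $\lambda\in[0,\frac12]$. Then $K$ is $\lambda$-invariant if and only if either $\lambda=\frac12$ and $K$ is an ellipsoid, or $n=2$, $\lambda=0$ and $K$ is a triangle. In particular the conjecture ($n\ge3$) holds.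

As in Proposition 3, we pass from one body to a class. For $\lambda\in(0,\frac12]$ put
$$E_\lambda=\Big\{(x,t)\in\mathbb R^{n-1}\times\mathbb R:\ |x|\le1,\ -\lambda\sqrt{1-|x|^2}\le t\le(1-\lambda)\sqrt{1-|x|^2}\Big\}.$$

**Theorem B.** Let $n\ge2$, $\lambda\in[0,\frac12]$. Let $\emptyset\ne\mathcal C\subset\mathcal K_n^n$ be closed in $\mathcal K_n^n$ (Hausdorff metric), invariant under all invertible affine maps, and such that $S_u^\lambda L\in\mathcal C$ for all $L\in\mathcal C$, $u\in\mathbb S^{n-1}$. If $\lambda>0$, then $E_\lambda\in\mathcal C$. If $\lambda=0$, then $\mathcal C$ contains a simplex.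

**Corollary C.** For every $K\in\mathcal K_n^n$ there are finite iterates $K_j=S^\lambda_{u_{j,m_j}}\cdots S^\lambda_{u_{j,1}}K$ and invertible affine maps $\Phi_j$ with $\Phi_jK_j\to E_\lambda$ (if $0<\lambda\le\frac12$), respectively $\Phi_jK_j\to$ a simplex (if $\lambda=0$).

For $\lambda=\frac12$, Proposition 3 is Theorem B, since $E_{1/2}$ is an affine image of $B^n$. For $\lambda>0$ the body $E_\lambda$ is a $\lambda$-symmetral of an ellipsoid, but for $\lambda<\frac12$ it will turn out not to be $\lambda$-invariant. That is how Theorem A is deduced from Theorem B.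

From now on $\mathcal C$ is as in Theorem B. Both halves of the proof start from an extremal body in $\mathcal C$, so we need compactness modulo affine maps.

**Lemma 4.** Every $L\in\mathcal C$ has an affine image in $\mathcal C_J=\{L\in\mathcal C:B^n\subset L\subset nB^n\}$, and $\mathcal C_J$ is compact. Hence a continuous functional on $\mathcal C$ that is invariant under affine maps attains its maximum and minimum. The same holds for continuous functionals on $\mathcal C\times\mathbb S^{n-1}$ invariant under $(L,u)\mapsto(\Phi L,u')$, with $u'$ as in Lemma 1.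

*Proof.* The first claim is John's theorem. By Blaschke's theorem a sequence in $\mathcal C_J$ has a convergent subsequence. The limit contains $B^n$, so it lies in $\mathcal K_n^n$, hence in $\mathcal C$, and it is contained in $nB^n$. The values of an invariant functional on $\mathcal C$ (or $\mathcal C\times\mathbb S^{n-1}$) are those on the compact set $\mathcal C_J$ (or $\mathcal C_J\times\mathbb S^{n-1}$). $\square$

## 3. Shaking: an inscribed simplex of maximal volume

For $\lambda=0$ a barrier argument survives, with an inscribed simplex in place of the circumscribed ball.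

**Proof of Theorem B for $\lambda=0$.** Let $\Delta(L)$ be the maximal volume of a simplex contained in $L$, divided by $|L|$. It is affine-invariant. It is continuous: the volume of $\operatorname{conv}(x_0,\dots,x_n)$ depends continuously on the points, so its maximum over $L^{n+1}$ depends continuously on $L$, as does $|L|$. By Lemma 4 some $K\in\mathcal C$ maximizes $\Delta$ over $\mathcal C$. After an affine map, $T=\operatorname{conv}(0,e_1,\dots,e_n)$ is a simplex of maximal volume in $K$. We shall transform $K$ into $T$ by shakings.

**Step 1: oblique shakings are available.** For a hyperplane $\mathcal H$ and a vector $w$ not parallel to $\mathcal H$, let $\mathrm{Sh}_{w,\mathcal H}L$ be obtained by translating each chord of $L$ parallel to $w$ along its line to the form $\{h+\tau w:0\le\tau\le c\}$, $h\in\mathcal H$. Put $u=w/|w|$ and let $y+\alpha(y)u$ be the point of $\mathcal H$ on $y+\mathbb Ru$, $y\in u^\perp$; the function $\alpha$ is affine. Then $\mathrm{Sh}_{w,\mathcal H}L$ is the image of $S_u^0L$ under the volume-preserving affine map $y+tu\mapsto y+(t+\alpha(y))u$.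 So $\mathrm{Sh}_{w,\mathcal H}$ maps $\mathcal C$ to $\mathcal C$, preserves volume, and is monotone under inclusion.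

**Step 2: shakings that fix $T$.** Note $T=\{x_j\ge0\ \forall j,\ \sum x_j\le1\}$, and let $\mathcal H_i=\{x_i=0\}$. Chords of $T$ parallel to $e_i$ start on $\mathcal H_i$ and run in direction $+e_i$, so $\mathrm{Sh}_{e_i,\mathcal H_i}T=T$. For $i\ge2$ let $w_i=e_i-e_1$. For $h\in\mathcal H_i$ the point $h+\tau w_i$ has $i$-th coordinate $\tau$, first coordinate $h_1-\tau$, the other coordinates of $h$, and the same coordinate sum as $h$. So the chord of $T$ on $h+\mathbb Rw_i$ is empty or $\{h+\tau w_i:0\le\tau\le h_1\}$, and $\mathrm{Sh}_{w_i,\mathcal H_i}T=T$.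

**Step 3: what maximality says.** If $M\in\mathcal C$, $|M|=|K|$ and $T\subset M$, then
$$x_1\le1\quad\text{on }M.\tag{1}$$
Otherwise some $y\in M$ has $y_1>1$, and $\operatorname{conv}(0,y,e_2,\dots,e_n)\subset M$ has volume $y_1/n!>1/n!=|T|$, so $\Delta(M)>|T|/|K|=\Delta(K)$, a contradiction.

**Step 4: shake into the positive orthant.** Let $U=\mathrm{Sh}_{e_n,\mathcal H_n}\cdots\mathrm{Sh}_{e_1,\mathcal H_1}K\in\mathcal C$. By monotonicity and Step 2, $T\subset U$. Shaking along $e_i$ produces $x_i\ge0$. A later shaking along $e_j$, $j\ne i$, produces points each of which agrees in all coordinates except the $j$-th with a point of the previous body, so $x_i\ge0$ persists. Thus $U\subset\{x_i\ge0\ \forall i\}$.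

**Step 5: shake all coordinates into the first one.** Let $z\in U$. Put $U_1=U$, $z^{(1)}=z$, and for $i=2,\dots,n$
$$U_i=\mathrm{Sh}_{w_i,\mathcal H_i}U_{i-1},\qquad z^{(i)}=z^{(i-1)}-z_iw_i .$$
The earlier steps changed only coordinates $1,\dots,i-1$, so the $i$-th coordinate of $z^{(i-1)}$ is $z_i$, and $z^{(i)}\in\mathcal H_i$. If $z^{(i-1)}\in U_{i-1}$, then its line parallel to $w_i$ meets $U_{i-1}$, and the point $z^{(i)}$ where that line meets $\mathcal H_i$ belongs to $U_i$. By induction $z^{(n)}=(\sum_jz_j)e_1\in U_n$. Since $T\subset U_n\in\mathcal C$ and $|U_n|=|K|$, (1) gives $\sum_jz_j\le1$. So $U\subset T$, hence $U=T\in\mathcal C$. $\blacksquare$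

## 4. A functional that does not see where the chords sit

From here to the end of Section 7, $0<\lambda\le\frac12$. We have no body that could serve as a barrier, so we look for a functional of a pair $(L,u)$ with two properties: it is affine-invariant, and it does not change when $L$ is replaced by $S_u^\lambda L$. Anything computed from $S_uL$ has the second property, because $S_uS_u^\lambda L=S_uL$. Let $\operatorname{Cov}(L)$ be the covariance matrix of the uniform distribution on $L$, and put
$$G(L,u)=\frac{\det\operatorname{Cov}(S_uL)}{|L|^2}>0 .$$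
An affine map with linear part $A$ multiplies $\det\operatorname{Cov}$ by $(\det A)^2$, so Lemma 1 gives $G(\Phi L,u')=G(L,u)$.

To apply Lemma 4 we need continuity; the next lemma is the reason for it.

**Lemma 5.** Let $L_k\to L$ in $\mathcal K_n^n$, and let $\ell_k,\ell$ be the chord length functions in a fixed direction $u$, extended by $0$ to $u^\perp$. Then $\ell_k\to\ell$ almost everywhere, boundedly and with uniformly bounded supports.

*Proof.* Let $x$ be in the relative interior of $P_{u^\perp}L$. The line $x+\mathbb Ru$ meets $\operatorname{int}L$, so the relative interior of the chord of $L$ over $x$ lies in $\operatorname{int}L$, and every compact part of it lies in $L_k$ for large $k$. Limit points of points of $L_k$ on the line lie in $L$. So the chords of $L_k$ over $x$ converge to that of $L$. If $x\notin P_{u^\perp}L$, the line misses $L_k$ for large $k$. The relative boundary of $P_{u^\perp}L$ is a null set in $u^\perp$. Boundedness is clear. $\square$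

**Lemma 6.** $G$ is continuous on $\mathcal K_n^n\times\mathbb S^{n-1}$.

*Proof.* Let $L_k\to L$ and $u_k\to u$. Choose rotations $R_k\to\mathrm{Id}$ with $R_ku_k=u$. Then $R_kL_k\to L$ and $S_u(R_kL_k)=R_kS_{u_k}L_k$, so $G(L_k,u_k)=G(R_kL_k,u)$, and we may assume $u_k=u$. The matrix $\operatorname{Cov}(S_uL_k)$ and the volume $|L_k|=\int\ell_k$ are expressed by the moments $\int x^\alpha\ell_k$, $|\alpha|\le2$, and $\int\ell_k^3$ (the mixed moments of $x_i$ and $t$ vanish by symmetry). These converge by Lemma 5 and dominated convergence. $\square$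

**Description by functions.** Write $\mathbb R^n=\mathbb R^{n-1}\times\mathbb R$ and $e=e_n$. For a convex body $P\subset\mathbb R^{n-1}$ and a concave, upper semicontinuous $\ell:P\to[0,\infty)$ with $\int\ell=1$ ($\ell:=0$ off $P$) put
$$S[\ell]=\{(x,t):x\in P,\ -\lambda\ell(x)\le t\le(1-\lambda)\ell(x)\},\qquad J(\ell)=\int\ell^3\,dx\cdot\det\operatorname{Cov}(\ell),$$
where $\operatorname{Cov}(\ell)$ is the covariance matrix of the probability density $\ell$. Let $\mathcal F$ be the set of those $\ell$ with $S[\ell]\in\mathcal C$.

The uniform distribution on $S_eS[\ell]$ is that of $(X,T')$, where $X$ has density $\ell$ and, given $X$, $T'$ is uniform on $[-\ell(X)/2,\ell(X)/2]$. Since $E[T'|X]=0$, the covariance matrix is block diagonal, and $\operatorname{Var}T'=\frac1{12}E\,\ell(X)^2=\frac1{12}\int\ell^3$. As $|S[\ell]|=1$,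
$$J(\ell)=12\,G(S[\ell],e).\tag{2}$$

*Example ($n=2$).* The tent $\ell=1-|x|$ on $[-1,1]$ has $\int\ell^3=\frac12$ and variance $\frac16$, so $J=\frac1{12}$. The constant $\ell=1$ on $[0,1]$ also has $J=1\cdot\frac1{12}$. The function $\ell=2x$ on $[0,1]$ has $J=2\cdot\frac1{18}=\frac19$. The half-circle $\ell=\frac2\pi\sqrt{1-x^2}$ has $\int\ell^3=\frac8{\pi^3}\cdot\frac{3\pi}8=\frac3{\pi^2}$ and variance $\frac14$, so $J=\frac3{4\pi^2}\approx0.0760$, less than $\frac1{12}\approx0.0833$. This suggests minimizing $J$ and proving that a minimizer is a half-ellipsoid function $c\sqrt{r^2-|x|^2}$.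

**The minimizer.** By Lemmas 4 and 6, $G$ has a minimum over $\mathcal C\times\mathbb S^{n-1}$ at some $(K_*,u_*)$; by affine invariance we may take $|K_*|=1$ and $u_*=e$. Let $\ell$ be the chord length function of $K_*$ in direction $e$. Then $S[\ell]=S_e^\lambda K_*\in\mathcal C$, and $J(\ell)=12G(S[\ell],e)=12G(K_*,e)$ because $S_eS_e^\lambda K_*=S_eK_*$. By (2), $\ell$ minimizes $J$ over $\mathcal F$.

The affine map $(x,t)\mapsto(Cx+d,t/|\det C|)$ sends $S[\ell]$ to $S[\tilde\ell]$ with $\tilde\ell(Cx+d)=\ell(x)/|\det C|$. So $\tilde\ell\in\mathcal F$, and $J(\tilde\ell)=J(\ell)$ since the factors $|\det C|^{-2}$ (from $\int\ell^3$) and $|\det C|^2$ (from $\det\operatorname{Cov}$) cancel. Hence we may and do assume that the density $\ell$ has mean $0$ and covariance $I_{n-1}$. Let $P$ be its domain and put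
$$A=\int\ell^3=J(\ell),\qquad m=\int\ell^2,\qquad \Lambda=\lambda(1-\lambda)>0 .$$

## 5. Shear, then symmetrize: the effect on the moments

To use minimality we need competitors in $\mathcal F$. Affine maps alone leave $G$ unchanged if the direction is carried along. But a horizontal shear of $S[f]$ followed by $\lambda$-symmetrization in the old direction $e$ gives something new.

**Definition ($f^\delta$).** Fix a unit vector $v\in\mathbb R^{n-1}$ and write $x_v=\langle x,v\rangle$. For $|\delta|\le1$ let $\Phi_\delta(x,t)=(x-\delta tv,t)$. For $f\in\mathcal F$ let $f^\delta$ be the chord length function of $\Phi_\delta S[f]$ in direction $e$.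

Since $S[f^\delta]=S_e^\lambda\Phi_\delta S[f]\in\mathcal C$, we have $f^\delta\in\mathcal F$. If $(X,T)$ is uniform on $S[f]$, then $X-\delta Tv$ has density $f^\delta$. Given $X$, $T$ is uniform on an interval of length $f(X)$ with midpoint $(\frac12-\lambda)f(X)$.

The shear moves the part of $S[f]$ above $t=0$ one way and the part below the other way. We normalize both parts to the same height. Let $P_f$ be the domain of $f$, and
$$\mathcal B=\{(x,\tau):x\in P_f,\ 0\le\tau\le f(x)\},\qquad p_s(x)=\big|\{\tau:(x+s\tau v,\tau)\in\mathcal B\}\big|,$$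
$$p=p_{(1-\lambda)\delta},\qquad q=p_{-\lambda\delta},\qquad \omega=(2-\lambda)p+(1+\lambda)q,\qquad D=\int(p-q)^2\omega\,dx .$$
For $|s|\le1$ the set $\{\tau:(x+s\tau v,\tau)\in\mathcal B\}$ is, by convexity, empty or an interval $[\tau_0(x),\tau_0(x)+p_s(x)]$ with $0\le\tau_0\le\max f$. If $x\in P_f$, then $(x,0)\in\mathcal B$ and $\tau_0(x)=0$.

*Example.* For $n=2$, $f=1$ on $[0,1]$, $0<s<1$: $p_s=1$ on $[0,1-s]$ and $p_s=(1-x)/s$ on $[1-s,1]$, with $\tau_0=0$. On $[-s,0]$ we have $p_s=1+x/s$ with $\tau_0=-x/s>0$. Here $\int p_s^3=1-s+\frac s4+\frac s4=1-\frac s2\le\int f^3$.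

The first lemma says that the factor $\int f^3$ of $J$ drops, and by how much at least.

**Lemma 7.** Let $f\in\mathcal F$, $|\delta|\le1$. Then
$$f^\delta=(1-\lambda)p+\lambda q\le\max f,\qquad \int(f^\delta)^3\le\int f^3-\Lambda D .$$

*Proof.* The chord of $\Phi_\delta S[f]$ over $x$ is $\{t:(x+\delta tv,t)\in S[f]\}$. For $t=(1-\lambda)\tau\ge0$ the condition reads $(x+(1-\lambda)\delta\tau v,\tau)\in\mathcal B$, so this part has length $(1-\lambda)p$. For $t=-\lambda\tau\le0$ it reads $(x-\lambda\delta\tau v,\tau)\in\mathcal B$, so this part has length $\lambda q$. This is the formula for $f^\delta$, and $p,q\le\max f$ because $0\le\tau\le\max f$ on $\mathcal B$.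

Next, substituting $y=x+s\tau v$ (measure-preserving in $x$ for each $\tau$),
$$\int p_s^3\,dx=\int\!\!\int_{\tau_0}^{\tau_0+p_s}3(\tau-\tau_0)^2\,d\tau\,dx\le3\int_{\mathcal B}\tau^2\,dy\,d\tau=\int f^3 .$$
Finally we use the identity, with $a=1-\lambda$, $b=\lambda$,
$$(ap+bq)^3=ap^3+bq^3-ab(p-q)^2\big[(1+a)p+(1+b)q\big].\tag{3}$$
To check it, use $a+b=1$: the coefficients $a-a^3=ab(1+a)$ and $b-b^3=ab(1+b)$ give
$$ap^3+bq^3-(ap+bq)^3=ab\big[(1+a)p^3-3ap^2q-3bpq^2+(1+b)q^3\big].$$
On the other side, $(p-q)^2[(1+a)p+(1+b)q]$ has $p^2q$-coefficient $(1+b)-2(1+a)=-3a$ and $pq^2$-coefficient $(1+a)-2(1+b)=-3b$. So both agree. The bracket in (3) is $\omega$; integrating (3) gives the claim. $\square$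

The second lemma computes the other moments we need, with errors controlled by $D$ itself.

**Lemma 8.** Let $f\in\mathcal F$, $|\delta|\le1$, and $\varepsilon=D^{2/3}+|\delta|^{2/3}D^{1/3}$. With $O$-constants that depend only on $\lambda,n$, an upper bound $H$ for $\max f$, a bounded set containing $P_f$, and an upper bound for the $(n-2)$-volume of the projection of $P_f$ to $v^\perp$ (this volume is $1$ if $n=2$):
$$\int x_v(f^\delta)^2=\int x_vf^2-\tfrac23(1-2\lambda)\delta\int f^3+O(\varepsilon),\qquad\int(f^\delta)^2=\int f^2+O(\varepsilon),\tag{4}$$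
$$\int x_v(p-q)\omega=-\delta\int f^3+O(\varepsilon),\qquad\int x_v^2\omega=3\int x_v^2f+O(|\delta|).\tag{5}$$

*Proof.* All functions vanish outside a fixed bounded set, since $p+q$ vanishes outside $P_f+[-H|\delta|,H|\delta|]v$.

**Step 1: $p-q$ is small in $L^2$.** Since $\omega\ge p+q\ge|p-q|$, we have $(p-q)^2=(|p-q|^3)^{2/3}\le((p-q)^2\omega)^{2/3}$, and Hölder's inequality on a bounded set gives $\int(p-q)^2=O(D^{2/3})$.

**Step 2: little mass leaves $P_f$.** Let $x\notin P_f$. Then $(x,0)\notin\Phi_\delta S[f]$, so the chord of $\Phi_\delta S[f]$ over $x$, if nonempty, lies entirely in $t>0$ or entirely in $t<0$. So at most one of $p,q$ is nonzero at $x$, and $(p-q)^2\omega\ge(p+q)^3$ there. By Fubini along lines parallel to $v$, the set $(P_f+[-H|\delta|,H|\delta|]v)\setminus P_f$ has measure at most $2H|\delta|$ times the $(n-2)$-volume of the projection of $P_f$ to $v^\perp$, which is $O(|\delta|)$. Hölder's inequality gives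
$$\int_{P_f^c}(p+q)\le\Big(\int_{P_f^c}(p+q)^3\Big)^{1/3}O(|\delta|)^{2/3}=O(|\delta|^{2/3}D^{1/3}).$$

**Step 3: moments of $p_s^2$.** Let $s\in\{(1-\lambda)\delta,-\lambda\delta\}$. Since $p_s^2=2\int_{\tau_0}^{\tau_0+p_s}(\tau-\tau_0)\,d\tau$, since $\tau_0=0$ on $P_f$, and with $y=x+s\tau v$,
$$\int x_vp_s^2=2\int_{\mathcal B}(y_v-s\tau)\tau\,dy\,d\tau-2\int_{P_f^c}x_v\tau_0p_s=\int x_vf^2-\tfrac23s\int f^3+O(\varepsilon),$$
where Step 2 bounds the last integral. In the same way $\int p_s^2=\int f^2+O(\varepsilon)$.

**Step 4: assemble.** We have $(f^\delta)^2=(1-\lambda)p^2+\lambda q^2-\Lambda(p-q)^2$. The average of $s$ with weights $1-\lambda,\lambda$ is $[(1-\lambda)^2-\lambda^2]\delta=(1-2\lambda)\delta$. With Steps 1 and 3 this gives (4). Next, $\omega=\frac32(p+q)+(\frac12-\lambda)(p-q)$, so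
$$(p-q)\omega=\tfrac32(p^2-q^2)+(\tfrac12-\lambda)(p-q)^2 .$$
The two values of $s$ differ by $\delta$, so $\int x_v(p-q)\omega=\frac32\cdot(-\frac23)\delta\int f^3+O(\varepsilon)$. Finally $\int x_v^2p_s=\int_{\mathcal B}(y_v-s\tau)^2\,dy\,d\tau=\int x_v^2f+O(|\delta|)$, and $(2-\lambda)+(1+\lambda)=3$. $\square$

## 6. One shear is enough only for $\lambda=\frac12$; shearing back cancels the excess

We now test the minimizer $\ell$ against $\ell_1=\ell^\delta$. Apply Lemmas 7 and 8 to $(\ell,\delta)$, with $p,q,\omega$ and $D_1=D$; put $A_1=\int\ell_1^3\le A-\Lambda D_1$. From here on $O$-constants do not depend on $\delta$, and $\delta\to0$.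

Let $(X,T)$ be uniform on $S[\ell]$ and $X_1=X-\delta Tv$, which has density $\ell_1$. Put $\beta=\int x_v\ell^2$. Since $EX=0$ and $E[T|X]=(\frac12-\lambda)\ell(X)$,
$$\operatorname{Cov}(X_v,T)=(\tfrac12-\lambda)\beta=:\kappa,\qquad \operatorname{Var}\langle X_1,v\rangle=1-2\delta\kappa+\delta^2\operatorname{Var}T .$$

**Step 1: minimality kills the first-order term and bounds $D_1$.** The components of $X_1$ orthogonal to $v$ are those of $X$, with identity covariance. Fischer's inequality (the determinant of a positive semidefinite block matrix is at most the product of the determinants of its diagonal blocks) gives $\det\operatorname{Cov}(X_1)\le\operatorname{Var}\langle X_1,v\rangle$. So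
$$A\le J(\ell_1)\le(A-\Lambda D_1)\big(1-2\delta\kappa+\delta^2\operatorname{Var}T\big).\tag{6}$$
As $D_1\ge0$, we get $0\le-2\delta\kappa+\delta^2\operatorname{Var}T$ for all small $\delta$ of either sign, hence
$$\kappa=(\tfrac12-\lambda)\beta=0 .$$
Then (6) gives
$$\Lambda D_1\le A\Big(1-\frac1{1+\delta^2\operatorname{Var}T}\Big)\le A\,\delta^2\operatorname{Var}T.\tag{7}$$
So $D_1=O(\delta^2)$, and the $\varepsilon$ of Lemma 8 for $(\ell,\delta)$ is $O(|\delta|^{4/3})$. Also $A/(1+\delta^2\operatorname{Var}T)\le A_1\le A$, so $A_1=A+O(\delta^2)$.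

**Step 2: a lower bound for $D_1$.** By (5), the Cauchy–Schwarz inequality and $\int x_v^2\ell=1$, for small $\delta$,
$$D_1\ge\frac{\big(\int x_v(p-q)\omega\big)^2}{\int x_v^2\omega}=\frac{(\delta A+O(|\delta|^{4/3}))^2}{3+O(|\delta|)}=\frac{A^2\delta^2}3+O(|\delta|^{7/3}).\tag{8}$$
If we also had the matching upper bound, we would be in the equality case of Cauchy–Schwarz to leading order. Then $p-q$ would be nearly proportional to $x_v$, and that is a differential equation for $\ell$.

**Step 3: where one shear stops.** Compare with (7). Conditioning on $X$,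
$$\operatorname{Var}T=\frac A{12}+(\tfrac12-\lambda)^2(A-m^2).$$
Since $\frac14=\Lambda+(\frac12-\lambda)^2$, we can write $\frac A{12}=\frac A3\big(\Lambda+(\frac12-\lambda)^2\big)$, and so
$$\operatorname{Var}T=\tfrac13\Lambda A+\gamma,\qquad\gamma=(\tfrac12-\lambda)^2\big(\tfrac43A-m^2\big).\tag{9}$$
Thus (7) says $D_1\le\frac13A^2\delta^2+\Lambda^{-1}A\gamma\,\delta^2$. For $\lambda=\frac12$ we have $\gamma=0$, the bound matches (8), and one could go straight to Section 7. For $\lambda<\frac12$, $m^2=(\int\ell\cdot\ell)^2\le\int\ell\int\ell^3=A$, so $\gamma>0$, and there is a true gap between (7) and (8). Its cause is the term $(\frac12-\lambda)\ell(X)$, the midpoint of the chord. The shear adds its fluctuation to the variance, and the cube integral does not pay for it.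

The way out is to shear back. After the first shear, position along $v$ and chord midpoint are correlated, at order $\delta$. A second shear by $-\delta$ makes this correlation reduce the variance at order $\delta^2$, while both steps decrease the cube integral. We compute that the reduction is exactly the excess $2\gamma\delta^2$.

**Step 4: set up the second shear.** Apply Lemmas 7 and 8 to $(\ell_1,-\delta)$, with $p',q',\omega'$ and $D_2$ in place of $p,q,\omega,D$, and put $\ell_2=(\ell_1)^{-\delta}\in\mathcal F$. The constants are uniform in $\delta$: $\max\ell_1\le\max\ell$ by Lemma 7, the domain of $\ell_1$ stays in a fixed bounded set, and it has the same projection to $v^\perp$ as $P$, since the shear moves points along $v$. Let $(X_1,T_1)$ be uniform on $S[\ell_1]$. Then $X_2=X_1+\delta T_1v$ has density $\ell_2$.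

**Step 5: the correlation after the first shear.** We have $E\langle X_1,v\rangle=-\delta ET=-\delta(\frac12-\lambda)m$. By (4) for $(\ell,\delta)$, and because $(\frac12-\lambda)\beta=0$,
$$\operatorname{Cov}(\langle X_1,v\rangle,T_1)=(\tfrac12-\lambda)\Big[\int x_v\ell_1^2-E\langle X_1,v\rangle\int\ell_1^2\Big]$$
$$=(\tfrac12-\lambda)\Big[-\tfrac23(1-2\lambda)\delta A+\delta(\tfrac12-\lambda)m^2\Big]+O(|\delta|^{4/3})=-\gamma\delta+O(|\delta|^{4/3}),$$
the last step because $(\frac12-\lambda)\cdot\frac23(1-2\lambda)=\frac43(\frac12-\lambda)^2$.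

**Step 6: the variance after both shears.** Conditioning on $X_1$, $\operatorname{Var}T_1=\frac{A_1}{12}+(\frac12-\lambda)^2\big(A_1-(\int\ell_1^2)^2\big)=\operatorname{Var}T+O(|\delta|^{4/3})$ by (4) and Step 1. Also $\operatorname{Var}\langle X_1,v\rangle=1+\delta^2\operatorname{Var}T$, as $\kappa=0$. Hence
$$V_2:=\operatorname{Var}\langle X_2,v\rangle=1+\delta^2\operatorname{Var}T+2\delta\operatorname{Cov}(\langle X_1,v\rangle,T_1)+\delta^2\operatorname{Var}T_1$$
$$=1+2\delta^2\big(\tfrac13\Lambda A+\gamma\big)-2\gamma\delta^2+O(|\delta|^{7/3})=1+\tfrac23\Lambda A\,\delta^2+O(|\delta|^{7/3}).$$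
The excess $\gamma$ has disappeared. The errors $O(|\delta|^{4/3})$ were good enough because each was multiplied by $\delta$ or $\delta^2$.

**Step 7: minimality for $\ell_2$.** The components of $X_2$ orthogonal to $v$ have the same joint law as those of $X$, so again $\det\operatorname{Cov}(X_2)\le V_2$. By Lemma 7 twice, $\int\ell_2^3\le A_1-\Lambda D_2\le A-\Lambda(D_1+D_2)$. So $A\le J(\ell_2)\le\big(A-\Lambda(D_1+D_2)\big)V_2$, that is, $\Lambda(D_1+D_2)\le A(1-1/V_2)$, and after division by $\Lambda>0$
$$D_1+D_2\le\tfrac23A^2\delta^2+O(|\delta|^{7/3}).\tag{10}$$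

**Step 8: the lower bound for $D_2$, and the exact size of $D_1$.** By (10), $D_2=O(\delta^2)$, so the $\varepsilon$ for $(\ell_1,-\delta)$ is $O(|\delta|^{4/3})$, and (5) gives $\int x_v(p'-q')\omega'=\delta A_1+O(|\delta|^{4/3})=\delta A+O(|\delta|^{4/3})$. Also $\int x_v^2\ell_1=\operatorname{Var}\langle X_1,v\rangle+(E\langle X_1,v\rangle)^2=1+O(\delta^2)$, so $\int x_v^2\omega'=3+O(|\delta|)$. As in (8), $D_2\ge\frac13A^2\delta^2+O(|\delta|^{7/3})$. Together with (8) and (10),
$$D_1=\tfrac13A^2\delta^2+O(|\delta|^{7/3}).\tag{11}$$

## 7. The differential equation $\ell\,\nabla\ell=-\frac A3x$ and the ball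

**Step 1: expand the square.** By (5) for $(\ell,\delta)$ and (11),
$$\int\Big(p-q+\frac A3\delta x_v\Big)^2\omega=D_1+\frac{2A}3\delta\big(-\delta A+O(|\delta|^{4/3})\big)+\frac{A^2}9\delta^2\big(3+O(|\delta|)\big)=O(|\delta|^{7/3}),\tag{12}$$
since $\frac13-\frac23+\frac13=0$.

**Step 2: pass to the limit $\delta\to0$.** First, $\ell>0$ on $\operatorname{int}P$: a nonnegative concave function that vanishes at an interior point vanishes identically. Being concave, $\ell$ is locally Lipschitz on $\operatorname{int}P$, hence differentiable a.e. there. Let $x\in\operatorname{int}P$ be a point of differentiability. For small $|s|$ we have $x+s\tau v\in\operatorname{int}P$ for all $\tau\in[0,\max\ell]$. Since $\tau_0(x)=0$, $p_s=p_s(x)$ is the largest $\tau$ with $\tau\le\ell(x+s\tau v)$. If the inequality at $\tau=p_s$ were strict, continuity would allow a larger $\tau$; so $p_s=\ell(x+sp_sv)$. As $p_s$ is bounded, $p_s\to\ell(x)$ when $s\to0$, and then $p_s=\ell+s\,\ell\,\partial_v\ell+o(s)$ at $x$. Therefore, since $(1-\lambda)\delta-(-\lambda\delta)=\delta$,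
$$\frac{p-q}\delta\to\ell\,\partial_v\ell,\qquad\omega\to3\ell>0\qquad\text{at }x .$$
Divide (12) by $\delta^2$; the right side is $O(|\delta|^{1/3})$. Fatou's lemma along a sequence $\delta_k\to0$ gives $\int_P\big(\ell\,\partial_v\ell+\frac A3x_v\big)^23\ell\,dx=0$, so
$$\ell\,\partial_v\ell=-\tfrac A3x_v\quad\text{a.e. in }\operatorname{int}P .$$
The minimizer $\ell$ was chosen before $v$, so this holds for every unit vector $v$. Thus $\ell^2+\frac A3|x|^2$ is locally Lipschitz on the connected open set $\operatorname{int}P$ with gradient $0$ a.e., hence constant: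
$$\ell(x)^2=R-\tfrac A3|x|^2\quad\text{on }\operatorname{int}P.\tag{13}$$

**Step 3: $0$ is interior to $P$.** Otherwise some $w\ne0$ satisfies $\langle x,w\rangle\le0$ on $P$, with strict inequality on $\operatorname{int}P$. This contradicts that the density $\ell$ has mean $0$.

**Step 4: $\ell$ vanishes at the boundary, so $P$ is a ball.** Formula (13) does not yet determine $P$; the half-ellipsoid could be cut off. We use the normalization. By continuity $R-\frac A3|x|^2\ge0$ on $P$. The function $F(x)=\big(R-\frac A3|x|^2\big)_+^{3/2}$ is $C^1$ on $\mathbb R^{n-1}$ and equals $\ell^3$ on $\operatorname{int}P$, where $x\cdot\nabla F=-A|x|^2\ell$. Since $\int|x|^2\ell=n-1$, the trace of the covariance,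
$$\int_P\big((n-1)F+x\cdot\nabla F\big)\,dx=(n-1)A-A(n-1)=0 .$$
Let $\rho>0$ be the radial function of $P$, which is continuous. From $\frac d{dr}\big(r^{n-1}F(r\theta)\big)=r^{n-2}\big((n-1)F+x\cdot\nabla F\big)(r\theta)$ and polar coordinates, the left side equals
$$\int_{\mathbb S^{n-2}}\rho(\theta)^{n-1}F(\rho(\theta)\theta)\,d\theta$$
(a sum over two points if $n=2$). As $F\ge0$ is continuous, $F=0$ on $\partial P$, that is, $|x|^2=3R/A$ on $\partial P$. So $P$ is the ball of radius $r_0=\sqrt{3R/A}$ about $0$, and $\ell(x)=\sqrt{A/3}\,\sqrt{r_0^2-|x|^2}$ in its interior. For $y\in\partial P$ concavity gives $\ell((1-\eta)y)\ge(1-\eta)\ell(y)$, and $\eta\downarrow0$ yields $\ell(y)=0$.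

Hence $S[\ell]$ is the image of $E_\lambda$ under $(x,t)\mapsto(r_0x,\sqrt{A/3}\,r_0t)$. Since $S[\ell]\in\mathcal C$, also $E_\lambda\in\mathcal C$. This proves Theorem B for $\lambda>0$. $\blacksquare$

## 8. Counting quadrics and counting vertices: proof of Theorem A

Let $K$ be $\lambda$-invariant. By Lemma 2, Theorem B applies to the class $\mathcal C$ of affine images of $K$. So $K$ is an affine image of $E_\lambda$ if $\lambda>0$, and a simplex if $\lambda=0$. For $\lambda=\frac12$ this says that $K$ is an ellipsoid. For the range $0<\lambda<\frac12$ we need one lemma. An ellipsoidal surface is the boundary of an ellipsoid.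

**Lemma 9.** If an ellipsoidal surface $Q'$ contains a nonempty relatively open subset of an ellipsoidal surface $Q$, then $Q=Q'$.

*Proof.* By an affine map let $Q=\mathbb S^{n-1}$. Let $f\ne0$ be a polynomial of degree $2$ with $Q'=\{f=0\}$. Let $x_0$ be a point of the open subset of $\mathbb S^{n-1}$ on which $f$ vanishes. On each great circle through $x_0$, $f$ is a trigonometric polynomial that vanishes on an arc, so it vanishes on the circle. These circles cover $\mathbb S^{n-1}$. Write $f=q+l+c$ with $q$ quadratic, $l$ linear, $c$ constant. Comparing $x$ and $-x$ on the sphere, $l=0$. Then $q=-c$ on the sphere, so $q(x)=-c|x|^2$ by homogeneity and $f=-c(|x|^2-1)$ with $c\ne0$. Hence $Q'=\mathbb S^{n-1}$. $\square$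

**The case $0<\lambda<\frac12$.** Now $E_\lambda\in\mathcal C$ and all members of $\mathcal C$ are affinely equivalent, so $S_{e_1}^\lambda E_\lambda=\Psi E_\lambda$ with $\Psi$ affine and invertible. The boundary $\partial E_\lambda$ is contained in the union of the two surfaces $|x|^2+t^2/c^2=1$, $c\in\{\lambda,1-\lambda\}$. So $\partial(S_{e_1}^\lambda E_\lambda)$ is contained in a union of two ellipsoidal surfaces $F_1\cup F_2$.

Now compute this boundary. Write $x=(x_1,x')$. The chord of $E_\lambda$ parallel to $e_1$ at $(x',t)$ has length $2\sqrt{1-|x'|^2-t^2/b^2}$, with $b=1-\lambda$ for $t\ge0$ and $b=\lambda$ for $t\le0$. So in each of the four open quadrants $\{\pm x_1>0,\pm t>0\}$ the boundary of $S_{e_1}^\lambda E_\lambda$ is the part in that quadrant of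
$$Q_{a,b}=\Big\{\frac{x_1^2}{4a^2}+|x'|^2+\frac{t^2}{b^2}=1\Big\},$$
where $a=1-\lambda$ if $x_1>0$, $a=\lambda$ if $x_1<0$, and $b=1-\lambda$ if $t>0$, $b=\lambda$ if $t<0$. This patch is relatively open in $Q_{a,b}$ and nonempty: take $x'=0$, $|x_1|=\sqrt2a$, $|t|=b/\sqrt2$. All four pairs $(a,b)\in\{\lambda,1-\lambda\}^2$ occur, and the four surfaces are distinct because $\lambda\ne1-\lambda$.

Each patch is covered by the closed sets $F_1,F_2$. Either it lies in $F_1$, or its part outside $F_1$ is a nonempty relatively open subset contained in $F_2$. By Lemma 9, $Q_{a,b}\in\{F_1,F_2\}$. So four distinct surfaces would belong to a set of two, a contradiction. No body is $\lambda$-invariant for $0<\lambda<\frac12$, $n\ge2$.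

**The case $\lambda=0$.** Now $K=\operatorname{conv}(v_0,\dots,v_n)$ is a simplex. For $n=2$ it is a triangle, as claimed. Let $n\ge3$; we generalize the tetrahedron example. Take $u$ parallel to $v_0+v_1-v_2-v_3$, which is nonzero by affine independence, and $\pi=P_{u^\perp}$. The linear map $c\mapsto\sum c_iv_i$ is a bijection from $\{c\in\mathbb R^{n+1}:\sum c_i=0\}$ to $\mathbb R^n$: it is injective by affine independence, and the dimensions agree. A vector $c$ with $\sum c_i=0$ satisfies $\sum c_i\pi v_i=0$ exactly when $\sum c_iv_i$ is a multiple of $u$. So the affine dependences of $\pi v_0,\dots,\pi v_n$ are exactly the multiples of $(1,1,-1,-1,0,\dots,0)$.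

If some $\pi v_i$ were a convex combination of the others, there would be an affine dependence with coefficient $1$ at $i$ and coefficients $\le0$ elsewhere. But every nonzero multiple of $(1,1,-1,-1,0,\dots,0)$ has two positive coefficients. So the $(n-1)$-dimensional polytope $\pi K$ has $n+1$ vertices. Since $S_u^0K\subset\{y+tu:y\in u^\perp,t\ge0\}$ and $S_u^0K\cap u^\perp=\pi K$, the set $\pi K$ is an $(n-1)$-dimensional face of $S_u^0K$. Facets of an $n$-simplex have $n$ vertices, so $S_u^0K$ is not a simplex, hence not an affine image of $K$, a contradiction. There is no $0$-invariant body for $n\ge3$.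

**Converse.** Ellipsoids are $\frac12$-invariant by the remark after Lemma 1. Let $K$ be a triangle, $n=2$, $\lambda=0$. If $u$ is not parallel to a side, the chord length function vanishes at both ends of the projection and is affine on either side of the projection of the middle vertex. If $u$ is parallel to a side, it is affine and vanishes at one end. In both cases $S_u^0K=\{x+tu:0\le t\le\ell(x)\}$ is a triangle, hence an affine image of $K$. This proves Theorem A, and with it the conjecture. $\blacksquare$

## 9. Approximating $E_\lambda$ or a simplex by iterates: proof of Corollary C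

Here the class is a closure, so we need that $S_u^\lambda$ is continuous.

**Lemma 10.** For fixed $u$ and $\lambda\in[0,\frac12]$, the map $S_u^\lambda$ is continuous on $\mathcal K_n^n$.

*Proof.* Let $L_k\to L$. By Lemma 5 the indicator functions of $S_u^\lambda L_k$ converge a.e. to that of $S_u^\lambda L$: over a point $x\in P_{u^\perp}L$ with $\ell_k(x)\to\ell(x)$ this can fail only at $t=-\lambda\ell(x)$ and $t=(1-\lambda)\ell(x)$, and over $x\notin P_{u^\perp}L$ the sets are empty for large $k$. The sets $S_u^\lambda L_k$ are uniformly bounded, so every subsequence has a convergent further subsequence, with limit $M$ say. By continuity of volume $|M|=\lim|L_k|=|L|>0$. Along this subsequence the indicators converge to $1_M$ off the null set $\partial M$. So $M=S_u^\lambda L$ up to a null set, and the two convex bodies coincide. Hence $S_u^\lambda L_k\to S_u^\lambda L$. $\square$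

**Proof of Corollary C.** Let $\mathcal C_0$ be the set of all images, under invertible affine maps, of finite iterates $S^\lambda_{u_m}\cdots S^\lambda_{u_1}K$, and let $\mathcal C$ be its closure in $\mathcal K_n^n$. By Lemma 1, $S_{u'}^\lambda$ of an affine image of an iterate is an affine image of a longer iterate, so $\mathcal C_0$ is stable under all $S_u^\lambda$. By Lemma 10 so is $\mathcal C$. Invertible affine maps act continuously on $\mathcal K_n^n$ and preserve $\mathcal C_0$, hence preserve $\mathcal C$. Theorem B gives $E_\lambda\in\mathcal C$ if $\lambda>0$, and a simplex in $\mathcal C$ if $\lambda=0$. Being in the closure of $\mathcal C_0$ means being a limit of bodies $\Phi_jK_j$ of the required form. $\blacksquare$
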